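\title{Escaping exponential maps that are ergodic but not recurrent}

\begin{abstract}
An exponential map $f_\lambda(z)=\lambda e^z$ is escaping if the orbit of its singular value $0$ tends to infinity. We show that for uncountably many $\lambda$ the map $f_\lambda$ is escaping, ergodic with respect to planar Lebesgue measure, and dynamically non-recurrent. These maps are moreover exact and totally dissipative. The real parts of the singular orbit are chosen almost constant on very long stretches of time. A typical orbit then climbs through a sequence of levels and never returns, while each passage along a stretch of the singular orbit erases all information except the level.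
\end{abstract}

\section{Introduction}\label{sec:intro}

For $\lambda\in\mathbb C\setminus\{0\}$ let $f_\lambda(z)=\lambda e^z$. This map is a covering of $\mathbb C\setminus\{0\}$ by $\mathbb C$; the omitted value $0$ is an asymptotic value and is the only singular value. We write
\[
f=f_\lambda,\qquad c_n=f^n(0),\qquad P=\{c_n:n\ge0\},
\]
so that $c_0=0$ and $c_1=\lambda$. The map $f$ is \emph{escaping} if $c_n\to\infty$. Since $|c_{n+1}|=|\lambda|e^{\operatorname{Re}c_n}$, this happens exactly when $\operatorname{Re}c_n\to+\infty$, and then $P$ is closed and discrete.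

All measure-theoretic notions refer to planar Lebesgue measure, written $|E|$. The map $f$ does not preserve area, but it is locally biholomorphic, so images and preimages of null sets are null. This is enough for the following notions to make sense.
\begin{itemize}
\item $f$ is \emph{ergodic} if every measurable $A\subset\mathbb C$ with $f^{-1}(A)=A$ satisfies $|A|=0$ or $|\mathbb C\setminus A|=0$.
\item $f$ is \emph{dynamically recurrent} if for every measurable $A$ with $|A|>0$ the set $A\cap f^{-n}(A)$ has positive measure for infinitely many $n$, and \emph{dynamically non-recurrent} otherwise.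
\end{itemize}
Ergodicity says that the dynamics cannot be split into two parts of positive area; recurrence says that no set of positive area is left for good. Call $W$ \emph{wandering} if $W\cap f^{-n}(W)=\emptyset$ for all $n\ge1$. Equivalently, $W\cap f^n(W)=\emptyset$ for all $n\ge1$, since both conditions say that no point of $W$ comes back to $W$. A map with a wandering set of positive measure is dynamically non-recurrent.

Two facts are known: there exist escaping exponential maps that are both ergodic and dynamically recurrent, and every escaping exponential map that is not ergodic is dynamically non-recurrent. So among escaping maps recurrence implies ergodicity, and one asks about the converse. The following question comes from the work of Cui, Huang and Wang \cite{CHW}.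
\begin{quote}
\emph{Is there an escaping exponential map which is ergodic but dynamically non-recurrent?}
\end{quote}
The answer is yes. (The two facts above are not used in the proof.)

\begin{theorem}\label{thm:main}
There are uncountably many $\lambda$ such that $f=f_\lambda$ is escaping and
\begin{itemize}
\item[(a)] $f$ is ergodic;
\item[(b)] $f$ is dynamically non-recurrent: there is a measurable set $W$ with $|W|>0$ and $W\cap f^{-n}(W)=\emptyset=W\cap f^n(W)$ for all $n\ge1$.
\end{itemize}
For the same $\lambda$ the following stronger statements hold.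
\begin{itemize}
\item[(a$'$)] $f$ is exact: if $A=f^{-n}(A_n)$ with $A_n$ measurable for all $n\ge1$, then $|A|=0$ or $|\mathbb C\setminus A|=0$.
\item[(b$'$)] $f$ is totally dissipative: for every compact $Q\subset\mathbb C\setminus P$, almost every orbit visits $Q$ only finitely often. Every set of positive measure contains a set $W$ as in \textup{(b)}, and $\mathbb C$ is, up to a null set, a countable union of sets $X$ with $X\cap f^{-p}(X)=\emptyset$ for all $p\ge1$.
\end{itemize}
\end{theorem}

Statement (a) is the case $A_n=A$ of (a$'$), and (b) is contained in (b$'$).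

Experience with invertible maps suggests the opposite answer. Let $T$ be a bijection of the plane such that $T$ and $T^{-1}$ preserve measurable sets, and let $W$ be wandering for $T$ with $|W|>0$. Cut $W$ into two pieces $W_1,W_2$ of positive measure. Then $\bigcup_{n\in\mathbb Z}T^n(W_1)$ is invariant, contains $W_1$ and misses $W_2$, so $T$ is not ergodic. For a non-invertible map the argument breaks down, because the forward images of $W_1$ and $W_2$ may overlap. The following example shows how, and it is the pattern that we shall find inside the exponential family.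

\begin{example}\label{ex:toy}
Let $D(x)=2x \bmod 1$ on $[0,1)$, and let $T(m,x)=(m+1,D(x))$ on $\{0,1,2,\dots\}\times[0,1)$, with length measure on each level $\{m\}\times[0,1)$. Every level is wandering. Nevertheless $T$ is ergodic. Indeed, if $T^{-1}(A)=A$, the slices $A^{(m)}\subset[0,1)$ of $A$ satisfy $A^{(m)}=D^{-n}(A^{(m+n)})$ for all $n$. As $D^n$ maps each dyadic interval of length $2^{-n}$ affinely onto $[0,1)$, the set $A^{(m)}$ has the same density in all these intervals, and this density is its length. By the Lebesgue density theorem the length is $0$ or $1$, and it does not depend on $m$ because $D$ preserves length. The map $T$ is not exact: the union of the even levels is the preimage under $T^n$ of the union of the levels $m\equiv n \pmod 2$.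
\end{example}

In the example the level rises by one at each step, and everything else is forgotten. Exactness fails only because the level keeps a record of the time. In our construction the time needed to pass from one level to the next is itself spread over a long interval, and this record is lost as well.

Section~\ref{sec:walk} explains what the levels are and why the past is forgotten, on a simplified model. After the standard tools (Section~\ref{sec:tools}) we construct the parameters (Section~\ref{sec:param}) and estimate the passage from one level to the next (Section~\ref{sec:step}). These estimates give a set of positive measure of orbits that climb forever (Section~\ref{sec:climb}) and the loss of memory (Section~\ref{sec:memory}), from which exactness (Section~\ref{sec:exact}) and total dissipativity (Section~\ref{sec:diss}) follow.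

Throughout, $C$ and $O(\cdot)$ denote absolute constants, independent of $\lambda$, of all indices and of all functions involved; $C$ may change from line to line. The open disk with center $w$ and radius $r$ is $D(w,r)$.

\section{A walk on scales}\label{sec:walk}

The notation of this section is used in the whole paper; the discussion of the model is a guide, and nothing in the proofs depends on it.

For $j\in\mathbb Z$ and $\rho>0$ let
\[
S_j=\{j\le\operatorname{Re}z<j+1\},\qquad B_j=S_j\cap\{0\le\operatorname{Im}z<2\pi\},\qquad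
\mathcal A_\rho=\{\rho\le|v|<e\rho\},
\]
\[
p_\rho(v)=\frac{1}{2\pi|v|^2}\,1_{\mathcal A_\rho}(v),\qquad \nu_\rho(j)=\int_{S_j}p_\rho .
\]
In the coordinates $v=\rho e^{\xi+i\theta}$ the area element is $|v|^2\,d\xi\,d\theta$, so $p_\rho$ is the density of $\rho e^{\xi+i\theta}$ with $(\xi,\theta)$ uniformly distributed in $[0,1)\times[0,2\pi)$. We say that a random point with density $p_\rho$ is \emph{at scale $\rho$}; it lies in $S_j$ with probability $\nu_\rho(j)$. These densities are the natural ones for $f$: if $z$ is uniformly distributed in the box $B_j$, then $f(z)$ is at scale $|\lambda|e^j$.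

For a measurable $g\colon\mathbb C\to[0,1]$ put
\[
b_g(j)=\frac1{2\pi}\int_{B_j}g,\qquad K_g(\rho)=\int gp_\rho,\qquad \kappa_g(s)=\frac1{2\pi}\int_0^{2\pi}g(e^{s+i\theta})\,d\theta .
\]
These are the averages of $g$ over a box, at a scale, and over a circle. The last two remarks give two exact identities:
\begin{equation}\label{eq:exact}
b_{g\circ f}(j)=K_g(|\lambda|e^j)\quad(j\in\mathbb Z),\qquad\qquad K_g(e^y)=\int_y^{y+1}\kappa_g(s)\,ds\quad(y\in\mathbb R).
\end{equation}
We call $g$ \emph{periodic} if $g(z+2\pi i)=g(z)$ for almost every $z$. If $f^{-1}(A)=A$, then $g=1_A$ satisfies $g=g\circ f$ and is periodic, and $K_g(\rho)$ is the probability that a point at scale $\rho$ lies in $A$.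

Let $v$ be at a large scale $\rho$. The density $p_\rho$ is almost constant on translates of the boxes, so once the strip $S_j\ni v$ is known, $v$ is almost uniformly distributed in $B_j$ modulo $2\pi i$. By symmetry $v$ lies in the right or the left half-plane with probability $\frac12$ each.

\emph{A step to the right.} If $v\in S_j$ with $j\ge0$, then $f(v)$ is at scale $|\lambda|e^j$, and typically $j$ is comparable to $\rho$.

\emph{A step to the left.} If $v\in S_{-N}$ with $N\ge1$, then $w=f(v)$ is at the tiny scale $|\lambda|e^{-N}$, and the orbit of $w$ follows the orbit of $0$. Since $f'=f$, we have $(f^k)'(0)=\Lambda_k$, where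
\[
\Lambda_k=c_1c_2\cdots c_k,\qquad \sigma_k=\log|\lambda\Lambda_k|,\qquad d_k=\log|c_k|\quad(k\ge1),
\]
with $\Lambda_0=1$. As long as the linear approximation $f^k(w)\approx c_k+\Lambda_kw$ is valid, the deviation $f^k(w)-c_k$ is at scale $e^{\sigma_k-N}$. Let $k$ be such that $\sigma_k\le N<\sigma_{k+1}$. If $N$ is not close to $\sigma_k$, the deviation at time $k$ is still small, the approximation holds up to time $k+1$, and $f^{k+1}(w)-c_{k+1}$ is at scale $e^{y_N}$ with $y_N=\sigma_{k+1}-N$. A periodic function does not see $\operatorname{Im}c_{k+1}$, and it hardly sees $\operatorname{Re}c_{k+1}$ if this is much smaller than $e^{y_N}$. So for our purposes $f^{k+2}(v)$ is at scale $e^{y_N}$.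

The new scale depends on the position of $N$ among the numbers $\sigma_k$, whose gaps are
\begin{equation}\label{eq:gap}
\sigma_{k+1}-\sigma_k=d_{k+1}=\log|\lambda|+\operatorname{Re}c_k .
\end{equation}
If $\operatorname{Re}c_k$ is almost constant for a long time (a \emph{plateau}), the $\sigma_k$ form almost an arithmetic progression. Consider the model $\sigma_k=ka$ with an integer $a\ge1$. Then $y_N\in\{1,\dots,a\}$ depends only on $N$ modulo $a$. Let $\omega_N=2\nu_\rho(-N)$ be the probability of $S_{-N}$ given a step to the left, put $\omega_0=0$, and let $V=\sum_{N\ge0}|\omega_{N+1}-\omega_N|$; we shall see that $V=O(1/\rho)$. For every $\varphi\colon\{1,\dots,a\}\to[0,1]$,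
\begin{equation}\label{eq:model}
\Big|\sum_N\omega_N\varphi(y_N)-\frac1a\sum_{y=1}^a\varphi(y)\Big|\le aV .
\end{equation}
To see this, replace $\omega_N$ by its mean $\bar\omega_k$ over the block $ka\le N<(k+1)a$. This changes the sum by at most $a$ times the total variation; in each block $y_N$ takes each value $1,\dots,a$ once; and $\sum_k\bar\omega_k=1/a$. Thus, if $\rho\gg a$, a step to the left produces a scale $e^y$ with $y$ almost uniform in $\{1,\dots,a\}$, \emph{whatever $\rho$ was}. If instead the gaps were longer than $e\rho$, the numbers $N<e\rho+1$ would lie in at most two blocks and the law of $y_N$ would depend strongly on $\rho$.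

An escaping map cannot have a single infinite plateau, so we use plateaus of heights $a_0\ll a_1\ll\cdots$, and disjoint intervals of scales $I_0,I_1,\dots$, the \emph{levels}, arranged so that from a scale in $I_m$
\begin{itemize}
\item a step to the left uses the plateau of height $a_{m+1}$, and
\item both kinds of step lead to a scale in $I_{m+1}$,
\end{itemize}
except with a probability $O(\varepsilon_m)$, where $\sum\varepsilon_m<\infty$. The level then rises forever with positive probability, which is the source of dissipativity. For $K=K_{1_A}$ with $f^{-1}(A)=A$ we obtain, for $\rho\in I_m$,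
\[
K(\rho)=\tfrac12\,\big(\text{an average of values of $K$ on $I_{m+1}$}\big)+\tfrac12\,\big(\text{a number independent of $\rho$}\big)+O(\varepsilon_m).
\]
Hence the oscillation $\Omega_m$ of $K$ on $I_m$ satisfies $\Omega_m\le\frac12\Omega_{m+1}+C\varepsilon_m$. Since all $\Omega_m\le1$, iteration gives $\Omega_m=O(\varepsilon_m)$: steps to the right retain information, but a step to the left occurs sooner or later. So the density of $A$ at high levels tends to a single number $\ell$. A blow-up at a Lebesgue density point shows that $\ell=1$ if $|A|>0$, and this cannot hold for both $A$ and its complement.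

\section{Tools from complex analysis and dynamics}\label{sec:tools}

We use the following textbook facts.
\begin{itemize}
\item \emph{Koebe's theorems.} If $\phi$ is univalent on $D(w,r)$, then $\phi(D(w,r))\supset D(\phi(w),\frac14|\phi'(w)|r)$, and $C^{-1}\le|\phi'(\zeta)|/|\phi'(w)|\le C$ for $\zeta\in D(w,\frac34r)$.
\item \emph{Noshiro--Warschawski theorem.} A holomorphic function $G$ on a convex domain with $\operatorname{Re}G'>0$ is injective.
\item \emph{Montel's theorem.} A family of holomorphic functions on a domain that omit two fixed complex values is normal.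
\item \emph{Change of area.} If $h$ is holomorphic near a measurable set $E$, then $|h(E)|\le\sup_E|h'|^2\,|E|$; if $h$ is at most $d$-to-one on $E$, then $\inf_E|h'|^2\,|E|\le d\,|h(E)|$.
\end{itemize}

The \emph{Fatou set} of a transcendental entire function $f$ is the largest open set on which the iterates form a normal family; its complement, the \emph{Julia set}, is nonempty and perfect. Each component of the Fatou set is mapped into a component. A component is either \emph{wandering} (its iterated images lie in pairwise different components) or is eventually mapped into a periodic component. A periodic component $U$ of period $s$ is an attracting or parabolic basin ($f^{sn}$ converges on $U$ to an attracting or parabolic periodic point), a Siegel disk or Herman ring ($f^s|_U$ is conjugate to an irrational rotation of a disk or an annulus), or a Baker domain ($f^{sn}\to\infty$ on $U$).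

\begin{lemma}\label{lem:julia}
If $f=f_\lambda$ is escaping, its Julia set is $\mathbb C$.
\end{lemma}

\begin{proof}
Exponential maps have no wandering domains \cite{GK,EL} and no Baker domains \cite{EL}, and entire functions have no Herman rings. An attracting or parabolic cycle attracts the orbit of a singular value, whereas $c_n\to\infty$. The boundary of a Siegel disk $U$ lies in the closure of the singular orbit, which is $P$. Then $U\setminus P$ is nonempty, open and relatively closed in the connected set $\mathbb C\setminus P$, so $U\supset\mathbb C\setminus P$, and the Julia set is contained in the discrete set $P$. This is impossible for a nonempty perfect set. So the Fatou set has no components.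
\end{proof}

\begin{lemma}\label{lem:blow}
Let $f=f_\lambda$ have Julia set $\mathbb C$. If $U\ne\emptyset$ is open and $Q\subset\mathbb C\setminus\{0\}$ is compact, then $f^n(U)\supset Q$ for all large $n$.
\end{lemma}

\begin{proof}
Repelling periodic points are dense in the Julia set \cite{Baker}. Choose such a point $z_0\in U$, of period $s$, and a small disk $V\subset U$ centered at $z_0$ with $V\subset f^s(V)$. The open sets $f^{sq}(V)$ increase with $q$; let $V_\infty$ be their union. The family $(f^{sq})_q$ is not normal at $z_0$, so by Montel's theorem $V_\infty$ omits at most one point. If it omitted a point $e_0\ne0$, it would omit the infinite set $f^{-s}(e_0)$, because $f^s(V_\infty)\subset V_\infty$. Hence $V_\infty\supset\mathbb C\setminus\{0\}$.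

Every nonzero value has infinitely many preimages under $f$, so $f^t$ maps $\mathbb C\setminus\{0\}$ onto itself for each $t\ge0$. The open sets $f^t(\{R^{-1}<|z|<R\})$ increase with $R$ and cover $Q$, so for some $R$ the closed annulus $Q'=\{R^{-1}\le|z|\le R\}$ satisfies $f^t(Q')\supset Q$ for all $0\le t<s$. For large $q$ we have $f^{sq}(V)\supset Q'$ by compactness, and therefore $f^{sq+t}(U)\supset Q$.
\end{proof}

\section{The parameters}\label{sec:param}

\subsection{Heights, lengths and levels}

Define the heights $a_m$, the starting times $N_m$ of the plateaus and the target real parts $x_n$ by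
\[
a_0=10^6,\quad a_{m+1}=e^{\sqrt{a_m}};\qquad N_0=1,\quad N_m=\lceil a_m\rceil\ (m\ge1);\qquad x_n=a_m\ \text{ for }N_m\le n<N_{m+1},
\]
and the levels $I_m=[L_m,H_m]$ and errors $\varepsilon_m$ by
\[
L_m=e^{a_m^{3/4}},\qquad H_0=e^{2a_0},\quad H_{m+1}=e^{4H_m},\qquad \varepsilon_m=a_{m+1}^{-1/4}.
\]

\begin{lemma}\label{lem:const}
For all $m\ge0$,
\begin{align}
&a_{m+1}\ge16a_m,\qquad \varepsilon_{m+1}\le\tfrac12\varepsilon_m,\label{eq:grow}\\
&e^{2a_m}\le H_m\le a_{m+2}^{1/4},\label{eq:H}\\
&a_{m+1}^2/L_m\le\varepsilon_m.\label{eq:L}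
\end{align}
\end{lemma}

\begin{proof}
The function $\sqrt a-\log(16a)$ is increasing for $a>4$ and positive at $10^6$; this gives \eqref{eq:grow}. The lower bound in \eqref{eq:H} is an equality for $m=0$, and inductively $H_{m+1}\ge\exp(4e^{2a_m})\ge e^{2a_{m+1}}$. The upper bound for $m=0$ says $8a_0\le\sqrt{a_1}=e^{500}$. If it holds for $m$, then with $x=a_{m+2}^{1/4}\ge16$ we get $H_{m+1}\le e^{4x}\le e^{x^2/4}=a_{m+3}^{1/4}$. Finally $a_m^{1/4}\ge31$, so
\[
a_{m+1}^2/L_m=\exp\big(2\sqrt{a_m}-a_m^{3/4}\big)=a_{m+1}^{\,2-a_m^{1/4}}\le a_{m+1}^{-29}\le\varepsilon_m.\qedhere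
\]
\end{proof}

Each inequality secures one requirement of Section~\ref{sec:walk}. By \eqref{eq:L}, a scale $\rho\in I_m$ is so large that a step to the left passes all plateaus up to the $m$-th and sees many blocks of the next one. By the upper bound in \eqref{eq:H}, it does not reach the end of plateau $m+1$. The recursion for $H_m$ keeps steps to the right below $H_{m+1}$, and the lower bound in \eqref{eq:H} does the same for steps to the left. The exponent $\frac34$ in $L_m$ must exceed $\frac12$ for \eqref{eq:L}, and it must be less than $1$ so that a number $y$ uniform in $(0,a_{m})$ has $e^y\ge L_{m}$ with probability close to one. The levels are disjoint and have gaps between them: $H_m\le a_{m+2}^{1/4}=e^{\sqrt{a_{m+1}}/4}<L_{m+1}$.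

\subsection{Prescribing the real parts of the singular orbit}

The modulus of $c_{n+1}$ is determined by $\operatorname{Re}c_n$, and its argument by $\operatorname{Im}c_n$ modulo $2\pi$. Moving $c_n$ in a disk of radius $5$ produces every argument, so we can choose one for which $\operatorname{Re}c_{n+1}$ has the desired value, in the upper or the lower half-plane. To move $c_n$ we invert the map $\lambda\mapsto c_n(\lambda)$ on such a disk; $\lambda$ itself then changes very little.

\begin{lemma}\label{lem:param}
To every sign sequence $(s_n)_{n\ge2}$, $s_n\in\{\pm1\}$, one can assign $\lambda$ with $|\lambda-a_0|\le5$ such that $|\operatorname{Re}c_n-x_n|\le5$ for $n\ge1$ and $s_n\operatorname{Im}c_n>0$ for $n\ge2$. Different sequences give different $\lambda$.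
\end{lemma}

\begin{proof}
Regard $c_n$ as a function of $\lambda$: $c_1(\lambda)=\lambda$, $c_{n+1}(\lambda)=\lambda e^{c_n(\lambda)}$. We construct points $q_n$ with $\operatorname{Re}q_n=x_n$ and holomorphic maps $\psi_n\colon D(q_n,5)\to D(a_0,5)$ with $c_n(\psi_n(w))=w$. Start with $q_1=a_0$ and $\psi_1=\mathrm{id}$.

Given $q_n$ and $\psi_n$, put $\lambda_n=\psi_n(q_n)$ and, with the principal logarithm,
\[
h_n(\zeta)=\zeta+\log\psi_n(\zeta)-\log\lambda_n,\qquad\text{so that}\qquad c_{n+1}(\psi_n(\zeta))=\psi_n(\zeta)e^\zeta=\lambda_ne^{h_n(\zeta)}.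
\]
Here $|h_n(\zeta)-\zeta|\le10/(a_0-5)<10^{-3}$. If $|\xi-q_n|<4$, then $|\zeta-\xi|>0.5$ on the circle $|\zeta-q_n|=4.5$. By Rouch\'e's theorem $h_n(\zeta)=\xi$ has exactly one solution $\zeta=h_n^{-1}(\xi)$ in $D(q_n,4.5)$; it is simple, so it depends holomorphically on $\xi\in D(q_n,4)$.

Since $x_{n+1}\le\max(x_n,e^{\sqrt{x_n}})\le\frac12|\lambda_n|e^{x_n}$, there is a point $q_{n+1}$ with
\[
|q_{n+1}|=|\lambda_n|e^{x_n},\qquad\operatorname{Re}q_{n+1}=x_{n+1},\qquad s_{n+1}\operatorname{Im}q_{n+1}>0,
\]
and $|\operatorname{Im}q_{n+1}|\ge\frac{\sqrt3}2|q_{n+1}|>5$. On $D(q_{n+1},5)$, which does not contain $0$, take the branch $\Phi$ of the logarithm with $|\operatorname{Im}(\Phi(q_{n+1})-\log\lambda_n-q_n)|\le\pi$. We have $\operatorname{Re}(\Phi(q_{n+1})-\log\lambda_n)=x_n=\operatorname{Re}q_n$ and $|\Phi(w)-\Phi(q_{n+1})|\le5/(|q_{n+1}|-5)<0.1$. Therefore $\xi(w)=\Phi(w)-\log\lambda_n$ lies in $D(q_n,\pi+0.1)\subset D(q_n,4)$. Put $\psi_{n+1}(w)=\psi_n(h_n^{-1}(\xi(w)))$. Then $c_{n+1}(\psi_{n+1}(w))=\lambda_ne^{\xi(w)}=e^{\Phi(w)}=w$, as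 required.

The nonempty compact sets $\Psi_n=\psi_n(\overline{D(q_n,4.5)})$ are nested, since $\Psi_{n+1}\subset\psi_{n+1}(D(q_{n+1},5))\subset\psi_n(D(q_n,4.5))\subset\Psi_n$. Any $\lambda\in\bigcap\Psi_n$ satisfies $|c_n(\lambda)-q_n|\le4.5$ for all $n\ge1$. As $|\operatorname{Im}q_n|>5$ for $n\ge2$, the sign of $\operatorname{Im}c_n(\lambda)$ is $s_n$, so $\lambda$ determines the sequence.
\end{proof}

The signs serve only to produce uncountably many parameters. \emph{From now on $\lambda$ is one of the parameters of Lemma~\ref{lem:param}.} Since $x_n\to\infty$, the map $f$ is escaping. Moreover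
\[
P\subset\{\operatorname{Re}z\ge0\},\qquad |c_n|\ge100\ \ (n\ge1),\qquad 13\le\log|\lambda|\le14 .
\]

\subsection{Blocks and good integers}

By \eqref{eq:gap},
\begin{equation}\label{eq:d}
|d_{k+1}-x_k|\le20\qquad(k\ge1).
\end{equation}
Let $\Sigma_m=\sigma_{N_m}$ be the value of $\sigma_k$ at the start of the $m$-th plateau. For $m\ge0$,
\begin{equation}\label{eq:Sigma}
\tfrac14a_ma_{m+1}\le\Sigma_{m+1}\le3a_ma_{m+1}\le a_{m+1}^2 .
\end{equation}
Indeed, $\sigma_1=2\log|\lambda|\le28$, so $\Sigma_{m+1}\le28+(N_{m+1}-1)(a_m+20)\le(a_{m+1}+1)(a_m+20)$, and $\Sigma_{m+1}\ge(a_m-20)(N_{m+1}-N_m)\ge\frac12a_m\cdot\frac12a_{m+1}$.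

For $k\ge1$ the \emph{block} $\Gamma_k$ is the set of integers in $[\sigma_k,\sigma_{k+1})$. For an integer $N\ge\Sigma_0=\sigma_1$ let $k(N)$ be the index with $N\in\Gamma_{k(N)}$ and put
\[
y_N=\sigma_{k(N)+1}-N\in(0,d_{k(N)+1}],\qquad\rho_N=e^{y_N}=|\lambda\Lambda_{k(N)+1}|e^{-N},\qquad\eta_N=|\lambda\Lambda_{k(N)}|e^{-N+1}.
\]
Since $\sigma_k\ge k$, we have $k(N)\le N$. The integer $N$ has \emph{level} $m$ if $\Sigma_m\le N<\Sigma_{m+1}$, that is, if $N_m\le k(N)<N_{m+1}$. It is \emph{good} if, with $m$ its level and $k=k(N)$,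
\[
k\le N_{m+1}-2\qquad\text{and}\qquad a_m^{3/4}\le y_N\le d_{k+1}-a_m^{3/4};
\]
otherwise it is \emph{bad}. Thus a good integer is far from both ends of its block and is not in the last block of its plateau. Let $\mathcal G_m$ be the set of good integers of level $m$. For $N\in\mathcal G_m$ and $k=k(N)$,
\begin{equation}\label{eq:good}
\rho_N\in I_m,\qquad\eta_N\le e^{1-a_m^{3/4}}\le\tfrac1{100},\qquad|\operatorname{Re}c_{k+1}|\le a_m+5 .
\end{equation}
The first claim holds because $a_m^{3/4}\le y_N\le a_m+20\le 2a_m\le\log H_m$ by \eqref{eq:d} and \eqref{eq:H}; the second because $\log\eta_N=1+\sigma_k-N=1+y_N-d_{k+1}$; the third because $N_m\le k+1<N_{m+1}$.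

The number of integers in $[\sigma_k,\sigma_{k+1})$ differs from $d_{k+1}$ by at most $1$, and the values $y_N$ in a block are spaced by $1$. Hence, for $N_m\le k<N_{m+1}$,
\begin{equation}\label{eq:block}
\big||\Gamma_k|-a_m\big|\le21,\qquad\text{and $\Gamma_k$ contains at most $2a_m^{3/4}+2$ bad integers if $k\le N_{m+1}-2$.}
\end{equation}

\section{One step of the walk}\label{sec:step}

\subsection{From an annulus to strips}

The first lemma makes precise that a point at scale $\rho$ is uniformly distributed in its box modulo $2\pi i$, and that the probabilities $\nu_\rho(j)$ vary slowly.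

\begin{lemma}\label{lem:annulus}
Let $\rho\ge1$.
\begin{enumerate}
\item[(i)] If $g\colon\mathbb C\to[0,1]$ is periodic, then $|K_g(\rho)-\sum_j\nu_\rho(j)b_g(j)|\le C/\rho$.
\item[(ii)] $\|p_\rho(\cdot-h)-p_\rho\|_{L^1}\le C|h|/\rho$ for all $h\in\mathbb C$.
\item[(iii)] $\nu_\rho(j)\le1/\rho$ for all $j$, and $\sum_j|\nu_\rho(j+1)-\nu_\rho(j)|\le C/\rho$.
\item[(iv)] There is an absolute $c>0$ with $\nu_\rho(j)\ge c/\rho$ whenever $[j,j+1)\subset[-0.7\rho,0.7\rho]$.
\end{enumerate}
\end{lemma}

\begin{proof}
On $\mathcal A=\mathcal A_\rho$ we have $p_\rho\le\frac1{2\pi\rho^2}$ and $|\nabla p_\rho|=\frac1{\pi|v|^3}\le\frac1{\pi\rho^3}$, and $|\mathcal A|\le\pi e^2\rho^2$.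

(i) Tile the plane by the translates $R$ of the boxes $B_j$ under $2\pi i\mathbb Z$; they are convex and have diameter less than $7$. If $R$ is a translate of $B_j$, then $b_g(j)$ is the mean of $g$ over $R$ by periodicity, so $\int_R(g-b_g(j))=0$. With $\bar p_R$ the mean of $p_\rho$ over $R$,
\[
\Big|K_g(\rho)-\sum_j\nu_\rho(j)b_g(j)\Big|=\Big|\sum_R\int_R(g-b_g(j))(p_\rho-\bar p_R)\Big|\le\sum_R\int_R|p_\rho-\bar p_R| .
\]
Tiles contained in $\mathcal A$ contribute at most $\frac7{\pi\rho^3}\cdot\pi e^2\rho^2=O(1/\rho)$, and tiles disjoint from $\mathcal A$ contribute nothing. The other tiles lie within distance $7$ of one of the circles $|v|=\rho$, $|v|=e\rho$, hence in a set of area $O(\rho)$; since $|p_\rho-\bar p_R|\le\frac1{2\pi\rho^2}$, they contribute $O(1/\rho)$.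

(ii) The norm is at most $2$, so we may assume $|h|<\rho$. If $v$ has distance greater than $|h|$ from both circles, the segment $[v-h,v]$ meets neither. Then either it lies in $\mathcal A$ or $p_\rho$ vanishes at both its ends, so these $v$ contribute at most $\frac{|h|}{\pi\rho^3}\cdot\pi e^2\rho^2$. The other $v$ form a set of area at most $4\pi(1+e)\rho|h|$, on which the integrand is at most $\frac1{2\pi\rho^2}$.

(iii) A vertical line meets $\mathcal A$ in length at most $2e\rho$, so $\nu_\rho(j)\le2e\rho\cdot\frac1{2\pi\rho^2}\le\frac1\rho$. Since $\nu_\rho(j+1)=\int_{S_j}p_\rho(v+1)$, the sum is at most the norm in (ii) with $h=-1$.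

(iv) For $|x|\le0.7\rho$ the line $\operatorname{Re}v=x$ meets $\mathcal A$ in length
\[
2\big(\sqrt{e^2\rho^2-x^2}-\sqrt{\rho^2-x^2}\big)=\frac{2(e^2-1)\rho^2}{\sqrt{e^2\rho^2-x^2}+\sqrt{\rho^2-x^2}}\ge2(e-1)\rho\ge3\rho,
\]
and $p_\rho\ge\frac1{2\pi e^2\rho^2}$ on $\mathcal A$.
\end{proof}

\subsection{Shadowing the singular orbit}

For a step to the left the number $k$ of iterates is unbounded, so the errors of linearization must be summed along the whole passage. They form a geometric series dominated by the last term, because $|c_n|\ge100$.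

\begin{lemma}\label{lem:shadow}
Let $N\ge1$ and $k\ge0$ be integers with $\eta=|\lambda\Lambda_k|e^{-N+1}\le\frac1{100}$, and let $\rho=|\lambda\Lambda_{k+1}|e^{-N}$. Then $|f^{j+1}(z)-c_j|\le2\eta$ for $z\in S_{-N}$ and $0\le j\le k$, and for every periodic $g\colon\mathbb C\to[0,1]$,
\[
\big|b_{g\circ f^{k+2}}(-N)-K_g(\rho)\big|\le C\Big(\eta+\frac{1+|\operatorname{Re}c_{k+1}|}{\rho}\Big).
\]
\end{lemma}

\begin{proof}
Let $r=|\lambda|e^{-N}$, so that $f(S_{-N})=\mathcal A_r$, $\eta=|\Lambda_k|er$ and $\rho=|\Lambda_{k+1}|r$. For $|w|<er$ put $v_j=f^j(w)-c_j$. Then $v_0=w$ and $v_{j+1}=c_{j+1}(e^{v_j}-1)$, and $|e^v-1|\le|v|e^{|v|}$ gives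
\[
|v_j|\le|\Lambda_jw|\exp\Big(\sum_{t<j}|v_t|\Big).
\]
Since $|\Lambda_kw|\le\eta$ and $|c_t|\ge100$, we have $|\Lambda_jw|\le100^{-(k-j)}\eta$ for $j\le k$. By induction $|v_j|\le2|\Lambda_jw|$ for $j\le k$: if this holds for all $t<j$, then $\sum_{t<j}|v_t|\le2\eta/99<\log2$. In particular $|v_j|\le2\eta$ for $j\le k$, which is the first claim, and $\sum_{j\le k}|v_j|\le200\eta/99\le3\eta$.

Let $G(w)=f^{k+1}(w)-c_{k+1}$ on the disk $|w|<er$. As $f'=f$ and $f^{j+1}(w)=c_{j+1}e^{v_j}$,
\[
G'(w)=\prod_{j=1}^{k+1}f^j(w)=\Lambda_{k+1}\exp\Big(\sum_{j=0}^kv_j\Big).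
\]
Hence $|G'/\Lambda_{k+1}-1|\le e^{3\eta}-1\le4\eta$, and integration along the radius from $G(0)=0$ gives $|G(w)/(\Lambda_{k+1}w)-1|\le4\eta$. By the Noshiro--Warschawski theorem applied to $G/\Lambda_{k+1}$, the map $G$ is injective.

Let $z$ be uniform in $B_{-N}$, so that $w=f(z)$ has density $p_r$, and let $q$ be the density of $G(w)$. It is supported on $E=G(\mathcal A_r)$, and at $\zeta=G(w)\in E$
\[
q(\zeta)=\frac1{2\pi|w|^2|G'(w)|^2}=\frac{1+O(\eta)}{2\pi|\zeta|^2},
\]
so $|q-p_\rho|\le C\eta\,p_\rho$ on $E\cap\mathcal A_\rho$. Further $\log(|G(w)|/\rho)$ differs from $\xi=\log(|w|/r)$ by at most $5\eta$, and $\xi$ is uniform in $[0,1)$. If $G(w)\notin\mathcal A_\rho$, then $\xi$ is within $5\eta$ of $0$ or $1$; thus $\int_{E\setminus\mathcal A_\rho}q\le10\eta$. It follows that $(1+C\eta)\int_{E\cap\mathcal A_\rho}p_\rho\ge\int_{E\cap\mathcal A_\rho}q\ge1-10\eta$, so $\int_{\mathcal A_\rho\setminus E}p_\rho=O(\eta)$. Adding the three contributions, $\|q-p_\rho\|_{L^1}=O(\eta)$. Since $f^{k+2}(z)=c_{k+1}+G(w)$,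
\[
b_{g\circ f^{k+2}}(-N)=\int g(c_{k+1}+v)\,p_\rho(v)+O(\eta).
\]
If $\rho<1$ the asserted bound holds with any $C\ge1$. If $\rho\ge1$, choose $h\in c_{k+1}+2\pi i\mathbb Z$ with $0\le\operatorname{Im}h<2\pi$. By periodicity the last integral is $\int g(v)p_\rho(v-h)$, and Lemma~\ref{lem:annulus}(ii) applies with $|h|\le|\operatorname{Re}c_{k+1}|+2\pi$.
\end{proof}

For a good integer both error terms are small: the upper bound on $y_N$ controls $\eta_N$, the lower bound makes $\rho_N$ much larger than $\operatorname{Re}c_{k+1}$. By \eqref{eq:good}, for $N\in\mathcal G_{m+1}$ and periodic $g$,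
\begin{equation}\label{eq:shadowgood}
\big|b_{g\circ f^{k(N)+2}}(-N)-K_g(\rho_N)\big|\le Ca_{m+1}e^{-a_{m+1}^{3/4}}\le C\varepsilon_m,
\end{equation}
the last step because $a^{5/4}e^{-a^{3/4}}$ is bounded. Periodicity cannot be dispensed with here: $|c_{k(N)+1}|=e^{d_{k(N)+1}}\ge\rho_N$, so the center itself is not small compared with the scale. Only its real part is.

\subsection{Equidistribution on a plateau}

Since $p_\rho$ is even, $\nu_\rho(-j-1)=\nu_\rho(j)$. Hence $\mu_\rho(j)=2\nu_\rho(j)$, $j\ge0$, is a probability distribution on the integers $0\le j<e\rho$, and $\omega_N=2\nu_\rho(-N)=\mu_\rho(N-1)$, $N\ge1$, is a probability distribution with $\omega_N=0$ for $N>e\rho+1$. They describe the strip, given a step to the right or to the left. Let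
\[
\mathcal R_m=\{j\ge0:\ |\lambda|e^j\in I_{m+1}\}.
\]
The next lemma shows that both steps lead from $I_m$ to $I_{m+1}$ with high probability, and part (v) is the true version of the model estimate \eqref{eq:model}. The blocks now have slightly different lengths and offsets; the second identity in \eqref{eq:exact} absorbs the offsets, because the sum of $K_g(\rho_N)$ over a block is a single integral of $\kappa_g$.

\begin{lemma}\label{lem:weights}
Let $m\ge0$, $\rho\in I_m$, $a=a_{m+1}$ and $\Pi=\{k:N_{m+1}\le k<N_{m+2}\}$. For $k\in\Pi$ let $\bar\omega_k$ be the mean of $\omega_N$ over $\Gamma_k$, and let $\bar\omega_k=0$ for all other $k\in\mathbb Z$.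
\begin{enumerate}
\item[(i)] $\sum_{j\ge0,\,j\notin\mathcal R_m}\mu_\rho(j)\le C\varepsilon_m$.
\item[(ii)] $\omega_N=0$ for $N>4H_m$, in particular on every $\Gamma_k$ with $k\ge N_{m+2}-2$; and $\sum_{N<\Sigma_{m+1}}\omega_N\le2\varepsilon_m$.
\item[(iii)] $\sum_{k\in\Pi}\sum_{N\in\Gamma_k}|\omega_N-\bar\omega_k|\le C\varepsilon_m$, \ $\sum_k\bar\omega_k\le2/a$, \ $a\sum_k\bar\omega_k=1+O(\varepsilon_m)$, \ and $\sum_{k\in\mathbb Z}|\bar\omega_k-\bar\omega_{k-1}|\le C/\rho$.
\item[(iv)] $\sum_{N\ge1,\,N\notin\mathcal G_{m+1}}\omega_N\le C\varepsilon_m$.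
\item[(v)] For measurable functions $g_k\colon\mathbb C\to[0,1]$, $k\in\Pi$,
\[
\sum_{N\in\mathcal G_{m+1}}\omega_NK_{g_{k(N)}}(\rho_N)=\sum_{k\in\Pi}\bar\omega_k\int_0^a\kappa_{g_k}(s)\,ds+O(\varepsilon_m).
\]
\end{enumerate}
\end{lemma}

\begin{proof}
By Lemma~\ref{lem:annulus}(iii), $\mu_\rho(j)\le2/\rho\le2/L_m$ and $\sum_{N\ge1}|\omega_{N+1}-\omega_N|\le C/\rho$.

(i) If $a^{3/4}\le j\le e\rho$, then $|\lambda|e^j\ge e^{a^{3/4}}=L_{m+1}$ and $|\lambda|e^j\le e^{14+eH_m}\le e^{4H_m}=H_{m+1}$, so $j\in\mathcal R_m$. The integers $j<a^{3/4}$ have weight at most $2(a^{3/4}+1)/L_m\le C\varepsilon_m$ by \eqref{eq:L}.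

(ii) We have $e\rho+1\le4H_m$. By \eqref{eq:d}, \eqref{eq:Sigma} and \eqref{eq:H},
\[
\sigma_{N_{m+2}-2}\ge\Sigma_{m+2}-2(a+20)\ge\tfrac14a\,a_{m+2}-4a\ge a_{m+2}>4a_{m+2}^{1/4}\ge4H_m .
\]
The weight of $\{N<\Sigma_{m+1}\}$ is at most $2\Sigma_{m+1}/L_m\le2a^2/L_m\le2\varepsilon_m$ by \eqref{eq:Sigma} and \eqref{eq:L}.

(iii) On $\Gamma_k$ the difference $|\omega_N-\bar\omega_k|$ is at most the variation of $\omega$ over $\Gamma_k$, so by \eqref{eq:block} the double sum is at most $(a+21)C/\rho\le C\varepsilon_m$. By (ii), $\sum_{k\in\Pi}\bar\omega_k|\Gamma_k|$ is the weight of $\{N\ge\Sigma_{m+1}\}$ and lies in $[1-2\varepsilon_m,1]$. With \eqref{eq:block} this gives $\sum\bar\omega_k\le1/(a-21)\le2/a$, and then $a\sum\bar\omega_k=1+O(\varepsilon_m)+O(1/a)$, where $1/a\le\varepsilon_m$. Two neighboring means differ by at most the variation of $\omega$ over $\Gamma_{k-1}\cup\Gamma_k$, and these variations add up to at most twice the total variation. The jump at $k=N_{m+1}$ is at most $2/\rho$, and by (ii) there is no jump at $k=N_{m+2}$.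

(iv) By (ii) it suffices to consider the bad integers in blocks $\Gamma_k$ with $N_{m+1}\le k<N_{m+2}-2$. By \eqref{eq:block} and (iii) their weight is at most
\[
(2a^{3/4}+2)\sum_k\bar\omega_k+\sum_{k\in\Pi}\sum_{N\in\Gamma_k}|\omega_N-\bar\omega_k|\le Ca^{-1/4}+C\varepsilon_m=C\varepsilon_m .
\]

(v) Adding the bad integers of level $m+1$ to the left side and replacing $\omega_N$ by $\bar\omega_{k(N)}$ changes it by $O(\varepsilon_m)$, by (iv) and (iii), and yields $\sum_{k\in\Pi}\bar\omega_k\sum_{N\in\Gamma_k}K_{g_k}(\rho_N)$. The numbers $y_N$, $N\in\Gamma_k$, are the points of $\sigma_{k+1}-\mathbb Z$ in $(0,d_{k+1}]$. By \eqref{eq:exact} the inner sum is the integral of $\kappa_{g_k}$ over an interval with left end in $(0,1]$ and right end in $(d_{k+1},d_{k+1}+1]$. By \eqref{eq:d} it differs from $\int_0^a\kappa_{g_k}$ by at most $22$, and $22\sum\bar\omega_k\le44/a=O(\varepsilon_m)$.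
\end{proof}

\section{Orbits that climb through all levels}\label{sec:climb}

The estimates of Section~\ref{sec:step} concern averages, not individual orbits. To obtain orbits we apply them to the indicator of the event that one of the first $q$ steps fails to raise the level. This function is periodic because each step begins with an application of $f$.

\begin{proposition}\label{prop:climb}
There is a measurable set $Y$ with $|Y|>0$ such that the orbit of every $z\in Y$ visits every compact set $Q\subset\mathbb C\setminus P$ only finitely often.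
\end{proposition}

\begin{proof}
For $m\ge0$ let $\mathcal B_m=\mathcal R_m\cup\{-N:N\in\mathcal G_{m+1}\}$ and $X_m=\bigcup_{j\in\mathcal B_m}S_j$, and define $F_m\colon X_m\to\mathbb C$ by $F_m=f$ on $S_j$ for $j\in\mathcal R_m$ and $F_m=f^{k(N)+2}$ on $S_{-N}$ for $N\in\mathcal G_{m+1}$. By Lemma~\ref{lem:weights}(i),(iv),
\begin{equation}\label{eq:Bm}
\sum_{j\notin\mathcal B_m}\nu_\rho(j)\le C\varepsilon_m\qquad(\rho\in I_m).
\end{equation}
Put $Y_m^{(0)}=\mathbb C$ and $Y_m^{(q+1)}=\{z\in X_m:F_m(z)\in Y_{m+1}^{(q)}\}$. Thus $z\in Y_m^{(q)}$ if and only if the points $z_0=z$, $z_{s+1}=F_{m+s}(z_s)$ satisfy $z_s\in X_{m+s}$ for $0\le s<q$. These are Borel sets, invariant under translation by $2\pi i$, and they decrease in $q$. Let $g_m^{(q)}$ be the indicator of $\mathbb C\setminus Y_m^{(q)}$ and $\gamma_m^{(q)}=\sup_{\rho\in I_m}K_{g_m^{(q)}}(\rho)$, so $\gamma_m^{(0)}=0$.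

On $X_m$ we have $g_m^{(q+1)}=g_{m+1}^{(q)}\circ F_m$. For $j\in\mathcal R_m$ the mean of this function over $B_j$ is at most $\gamma_{m+1}^{(q)}$ by \eqref{eq:exact}; for $j=-N$, $N\in\mathcal G_{m+1}$, it is at most $\gamma_{m+1}^{(q)}+C\varepsilon_m$ by \eqref{eq:shadowgood} and \eqref{eq:good}. Lemma~\ref{lem:annulus}(i), \eqref{eq:Bm} and $1/L_m\le\varepsilon_m$ give $\gamma_m^{(q+1)}\le\gamma_{m+1}^{(q)}+C_0\varepsilon_m$ with an absolute $C_0$. By induction and \eqref{eq:grow}, $\gamma_m^{(q)}\le C_0\sum_{s\ge m}\varepsilon_s\le2C_0\varepsilon_m$ for all $q$. Fix $m$ with $2C_0\varepsilon_m<1$ and let $Y=\bigcap_qY_m^{(q)}$. By monotone convergence $\int_{\mathbb C\setminus Y}p_{L_m}\le2C_0\varepsilon_m<1$, so $|Y|>0$.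

Let $z\in Y$. Its orbit is divided into finite stages; stage $s$ consists of $z_s$ and the points between $z_s$ and $z_{s+1}$. If $z_s\in S_j$ with $j\in\mathcal R_{m+s}$, then $\operatorname{Re}z_s\ge\log L_{m+s+1}-\log|\lambda|\ge a_{m+s+1}^{3/4}-14$, and there are no intermediate points. If $z_s\in S_{-N}$ with $N\in\mathcal G_{m+s+1}$, then $\operatorname{Re}z_s<1-\Sigma_{m+s+1}$, and by Lemma~\ref{lem:shadow} and \eqref{eq:good} the intermediate points $f^{j+1}(z_s)$, $0\le j\le k(N)$, are within $2\exp(1-a_{m+s+1}^{3/4})$ of $P$. A compact set $Q\subset\mathbb C\setminus P$ is bounded and has positive distance from the closed set $P$, so for large $s$ no point of stage $s$ lies in $Q$.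
\end{proof}

\section{Loss of memory}\label{sec:memory}

To prove exactness we must treat sequences of functions rather than one invariant function. Let $u_n\colon\mathbb C\to[0,1]$, $n\ge0$, be measurable with $u_n=u_{n+1}\circ f$ almost everywhere. Then each $u_n$ is periodic, and $u_n=u_{n+p}\circ f^p$ almost everywhere. Write $K_n,b_n,\kappa_n$ for $K_{u_n},b_{u_n},\kappa_{u_n}$. A reader interested only in ergodicity may take $u_n=1_A$ with $f^{-1}(A)=A$ for all $n$ and skip Step~1 below.

\begin{proposition}\label{prop:memory}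
There is $\ell\in[0,1]$ such that $|K_n(\rho)-\ell|\le C\varepsilon_m$ for all $n\ge0$, $m\ge0$ and $\rho\in I_m$.
\end{proposition}

\begin{proof}
We use two elementary remarks. First, if $0\le t_m\le1$ and $t_m\le\frac12t_{m+1}+C_0\varepsilon_m$ for all $m\ge m_0$, then $t_m\le2^{-q}+C_0\sum_{s<q}2^{-s}\varepsilon_{m+s}$ for every $q$, so $t_m\le2C_0\varepsilon_m$. Second, a sum of numbers in $[\alpha,\beta]\subset[0,1]$ with nonnegative weights of total mass in $[1-\delta,1]$ lies in $[\alpha-\delta,\beta]$.

\emph{The one-step formulas.} Let $m\ge0$, $\rho\in I_m$, $a=a_{m+1}$, and put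
\[
K_n^+(\rho)=\sum_{j\ge0}\mu_\rho(j)b_n(j),\qquad K_n^-(\rho)=\sum_{N\ge1}\omega_Nb_n(-N),\qquad\bar\kappa_{n,m+1}=\frac1{a}\int_0^{a}\kappa_n .
\]
By Lemma~\ref{lem:annulus}(i) and $1/L_m\le\varepsilon_m$,
\begin{equation}\label{eq:split}
K_n(\rho)=\tfrac12K_n^+(\rho)+\tfrac12K_n^-(\rho)+O(\varepsilon_m).
\end{equation}
By \eqref{eq:exact} and Lemma~\ref{lem:weights}(i),
\begin{equation}\label{eq:plus}
K_n^+(\rho)=\sum_{j\in\mathcal R_m}\mu_\rho(j)K_{n+1}(|\lambda|e^j)+O(\varepsilon_m).
\end{equation}
By Lemma~\ref{lem:weights}(iv) and \eqref{eq:shadowgood} with $g=u_{n+k(N)+2}$, and then by Lemma~\ref{lem:weights}(v) with $g_k=u_{n+k+2}$,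
\begin{equation}\label{eq:minus}
K_n^-(\rho)=\sum_{N\in\mathcal G_{m+1}}\omega_NK_{n+k(N)+2}(\rho_N)+O(\varepsilon_m)=a\sum_k\bar\omega_k\,\bar\kappa_{n+k+2,m+1}+O(\varepsilon_m).
\end{equation}
All scales on the right of \eqref{eq:plus} and in the middle of \eqref{eq:minus} lie in $I_{m+1}$. In \eqref{eq:minus} the scale $\rho$ survives only in the law $a\bar\omega_k$ of the passage time $k$. This law is spread out, so it is insensitive to shifts; we use this first, to show that $K_n$ hardly depends on $n$.

\emph{Step 1: shifts in time.} For $m\ge1$ let $\delta_m$ be the supremum of $|K_{n+h}(\rho)-K_n(\rho)|$ over $\rho\in I_m$, $n\ge0$ and integers $0\le h\le5H_{m-1}$. We claim that $\delta_m\le C\varepsilon_m$. For such $\rho,n,h$, reindexing \eqref{eq:minus} gives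
\[
K_{n+h}^-(\rho)-K_n^-(\rho)=a\sum_l(\bar\omega_{l-h}-\bar\omega_l)\,\bar\kappa_{n+l+2,m+1}+O(\varepsilon_m).
\]
By Lemma~\ref{lem:weights}(iii), $\sum_l|\bar\omega_{l-h}-\bar\omega_l|\le Ch/\rho$. Since $h\le5a^{1/4}$ by \eqref{eq:H}, the main term is at most $Cah/\rho\le Ca^2/L_m\le C\varepsilon_m$ by \eqref{eq:L}. By \eqref{eq:plus}, $|K_{n+h}^+(\rho)-K_n^+(\rho)|\le\delta_{m+1}+C\varepsilon_m$, because $h\le5H_{m-1}\le5H_m$ is an admissible shift at level $m+1$. With \eqref{eq:split} we get $\delta_m\le\frac12\delta_{m+1}+C\varepsilon_m$, and the first remark proves the claim.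

\emph{Step 2: a recursion at fixed $n$.} Let $m\ge0$ and $\rho\in I_m$. If $\omega_N\ne0$, then $k(N)+2\le N+2\le4H_m+2\le5H_m$, so Step~1 at level $m+1$ allows us to replace $K_{n+k(N)+2}(\rho_N)$ by $K_n(\rho_N)$ in \eqref{eq:minus} and $K_{n+1}$ by $K_n$ in \eqref{eq:plus}, with error $O(\varepsilon_{m+1})$. Lemma~\ref{lem:weights}(v) with $g_k=u_n$, and $a\sum\bar\omega_k=1+O(\varepsilon_m)$, give $K_n^-(\rho)=\bar\kappa_{n,m+1}+O(\varepsilon_m)$. Therefore
\begin{equation}\label{eq:rec}
K_n(\rho)=\tfrac12\sum_{j\in\mathcal R_m}\mu_\rho(j)K_n(|\lambda|e^j)+\tfrac12\bar\kappa_{n,m+1}+O(\varepsilon_m).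
\end{equation}

\emph{Step 3: oscillation on a level.} Let $\Omega_m=\sup\{|K_n(\rho)-K_n(\rho')|:\rho,\rho'\in I_m,\ n\ge0\}$. For fixed $n$ the values of $K_n$ on $I_{m+1}$ lie in an interval $[\alpha,\beta]\subset[0,1]$ of length at most $\Omega_{m+1}$. By Lemma~\ref{lem:weights}(i) and the second remark, the sum in \eqref{eq:rec} lies in $[\alpha-C\varepsilon_m,\beta]$ for every $\rho\in I_m$, and $\bar\kappa_{n,m+1}$ does not depend on $\rho$. So $\Omega_m\le\frac12\Omega_{m+1}+C\varepsilon_m$, and $\Omega_m\le C\varepsilon_m$ for all $m\ge0$.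

\emph{Step 4: consecutive levels.} Let $\ell_{n,m}=K_n(L_m)$. By Step~3 at level $m+1$ the sum in \eqref{eq:rec} equals $\ell_{n,m+1}+O(\varepsilon_m)$. The same holds for $\bar\kappa_{n,m+1}$. Indeed, by \eqref{eq:exact} and Fubini's theorem, $\int_0^aK_n(e^y)\,dy=\int_0^{a+1}\kappa_n(s)\chi(s)\,ds$, where $0\le\chi\le1$ and $\chi=1$ on $[1,a]$, so
\[
\bar\kappa_{n,m+1}=\frac1a\int_0^aK_n(e^y)\,dy+O(1/a).
\]
For $a^{3/4}\le y\le a$ we have $e^y\in I_{m+1}$ by \eqref{eq:H}, and the remaining $y$ form a fraction $a^{-1/4}=\varepsilon_m$ of $[0,a]$. Thus \eqref{eq:rec} gives $K_n(\rho)=\ell_{n,m+1}+O(\varepsilon_m)$ on $I_m$, and in particular $\ell_{n,m}=\ell_{n,m+1}+O(\varepsilon_m)$. Since $\sum_{s\ge m}\varepsilon_s\le2\varepsilon_m$, the limit $\ell_n=\lim_m\ell_{n,m}$ exists and $|K_n(\rho)-\ell_n|\le C\varepsilon_m$ on $I_m$. Step~1 with $h=1$ gives $|\ell_{n+1,m}-\ell_{n,m}|\le C\varepsilon_m\to0$, so $\ell_n$ does not depend on $n$.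
\end{proof}

\section{Exactness}\label{sec:exact}

It remains to show that $\ell=1$ when the $u_n$ are indicators of sets of positive measure. We magnify small neighborhoods of a density point by iterates of $f$. Distortion is controlled when the orbit is far from $P$, so we need such times to occur. This is the one place where the plateaus must not be too long: the number of points of $P$ up to the end of plateau $m$ is about $e^{\sqrt{a_m}}$, which is negligible against the area expansion $e^{2a_m}$.

\begin{lemma}\label{lem:leave}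
For almost every $z$ there are infinitely many $n$ with $\operatorname{dist}(f^n(z),P)\ge10$.
\end{lemma}

\begin{proof}
Let $Z=\{z:\operatorname{dist}(f^n(z),P)<10\text{ for all }n\ge0\}$. This is a Borel set with $f(Z)\subset Z\subset\bigcup_kD_k$, where $D_k=D(c_k,10)$, and the exceptional set of the lemma is $\bigcup_nf^{-n}(Z)$. We show $|Z|=0$. Let $\alpha=\sup_k|Z\cap D_k|\le100\pi$. On $D_k$ we have $f(c_k+v)=c_{k+1}e^v$. This map is at most $4$-to-one since $20<4\cdot2\pi$, and $e^{-10}|c_{k+1}|\le|f'|=|f|\le e^{10}|c_{k+1}|$. A disk $D_l$ that meets $f(D_k)$ has $|c_l|\le e^{10}|c_{k+1}|+10\le e^{11}|c_{k+1}|$. By the change of area,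
\[
|Z\cap D_k|\le4e^{20}|c_{k+1}|^{-2}M_k\,\alpha,\qquad M_k=\#\{l\ge0:|c_l|\le e^{11}|c_{k+1}|\}.
\]
For $k=0$: by \eqref{eq:d}, $d_l\ge a_0-20>\log|\lambda|+11$ for $l\ge2$, so $M_0\le2$ and the factor of $\alpha$ is at most $8e^{20}/(a_0-5)^2<\frac12$. For $N_m\le k<N_{m+1}$: if $l\ge2$ is counted in $M_k$, then $d_l\le d_{k+1}+11\le a_m+31$, so $x_{l-1}\le a_m+51<a_{m+1}$ and $l\le N_{m+1}$. Hence $M_k\le N_{m+1}+1\le2e^{\sqrt{a_m}}$; as $|c_{k+1}|\ge e^{a_m-20}$, the factor is at most $8\exp(60+\sqrt{a_m}-2a_m)<\frac12$. So $\alpha\le\frac12\alpha$, and $\alpha=0$.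
\end{proof}

The magnified disks appear at places that we do not control, while Proposition~\ref{prop:memory} speaks only of scales in the levels $I_m$, which have gaps between them. A step to the left bridges this, since good integers are found in every window of the negative axis.

\begin{lemma}\label{lem:window}
For all large $T$ the interval $J_T=[\frac34T+1,\frac54T]$ contains at least $T/3$ good integers.
\end{lemma}

\begin{proof}
Let $T$ be so large that $\frac34T\ge\Sigma_1$, and let $m\ge1$ satisfy $\Sigma_m\le\frac54T<\Sigma_{m+1}$. All integers in $J_T$ have level at most $m$, so by \eqref{eq:block} and \eqref{eq:Sigma} every block that meets $J_T$ has at most $2a_m\le8\Sigma_m/a_{m-1}\le10^{-5}T$ elements. At most two such blocks are not contained in $J_T$. If the last block $\Gamma_{N_{m'}-1}$ of a plateau is contained in $J_T$, then $\frac34T+1<\Sigma_{m'}\le\frac54T+1$. This holds for at most one $m'$, because $\Sigma_{m'+1}\ge\frac14a_{m'}a_{m'+1}\ge4a_{m'}^2\ge4\Sigma_{m'}$ for $m'\ge1$ by \eqref{eq:Sigma} and \eqref{eq:grow}.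 In every other block contained in $J_T$, of level $m''$ say, the proportion of bad integers is at most $(2a_{m''}^{3/4}+2)/(a_{m''}-21)\le0.1$ by \eqref{eq:block} and $a_{m''}\ge10^6$. So the number of good integers is at least $0.9\,(\frac T2-2-3\cdot10^{-5}T)\ge T/3$.
\end{proof}

\begin{proposition}\label{prop:one}
Let $A_n$, $n\ge0$, be measurable sets with $A_0=f^{-n}(A_n)$ for all $n$ and $|A_0|>0$, and let $u_n=1_{A_n}$. Then $u_n=u_{n+1}\circ f$ almost everywhere, and the number $\ell$ of Proposition~\ref{prop:memory} equals $1$.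
\end{proposition}

\begin{proof}
We have $f^{-n}(A_n)=A_0=f^{-n}(f^{-1}(A_{n+1}))$ and $f^n(\mathbb C)\supset\mathbb C\setminus\{0\}$, so $A_n$ and $f^{-1}(A_{n+1})$ agree outside $\{0\}$.

\emph{Blowing up.} Let $z$ be a Lebesgue density point of $A_0$ for which the set $\mathcal N$ of times $n$ with $\operatorname{dist}(f^n(z),P)\ge10$ is infinite (Lemma~\ref{lem:leave}). All limits below are taken as $n\to\infty$ in $\mathcal N$. Let $\zeta_n=f^n(z)$, $t_n=\operatorname{Re}\zeta_n$, and $r_n=10$ if $t_n\ge-10$, $r_n=|t_n|$ otherwise. Since $P\subset\{\operatorname{Re}z\ge0\}$, the disk $D(\zeta_n,r_n)$ misses $P$ in both cases. The larger radius on the left will be needed because one strip $S_{-N}$ is of no use if $N$ is bad.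

As $f\colon\mathbb C\to\mathbb C\setminus\{0\}$ is a covering, a simply connected domain that omits $0$ lifts univalently to a simply connected domain through any preimage of any of its points. Lift $D(\zeta_n,r_n)$ step by step along the orbit of $z$. If the lift after $j$ steps contained $0$, then $D(\zeta_n,r_n)$ would contain $c_j\in P$; so the process continues, and we obtain a univalent $\phi_n$ on $D(\zeta_n,r_n)$ with $f^n\circ\phi_n=\mathrm{id}$ and $\phi_n(\zeta_n)=z$.

Let $s_n=|\phi_n'(\zeta_n)|r_n$. Then $s_n\to0$. Otherwise Koebe's one-quarter theorem gives $s>0$ with $f^n(D(z,s))\subset D(\zeta_n,r_n)$ for infinitely many $n$; these disks omit $\lambda\in P$, which contradicts Lemmas~\ref{lem:julia} and~\ref{lem:blow} with $Q=\{\lambda\}$. Put $D_n'=D(\zeta_n,\frac34r_n)$. By the distortion theorem $\phi_n(D_n')\subset D(z,Cs_n)$ and $|\phi_n'|\ge C^{-1}s_n/r_n$ on $D_n'$. Also $\phi_n(w)\in A_0$ if and only if $w\in A_n$. Since $z$ is a density point of $A_0$,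
\begin{equation}\label{eq:blown}
|D_n'\setminus A_n|\le C\,\frac{r_n^2}{s_n^2}\,|D(z,Cs_n)\setminus A_0|=o(r_n^2).
\end{equation}
Shrink $\mathcal N$ so that $t_n$ converges in $[-\infty,+\infty]$.

\emph{Case 1: $t_n\to t_*\in\mathbb R$.} Here $r_n\ge10$ stays bounded, so $|D(\zeta_n,7.5)\setminus A_n|\to0$. For large $n$ this disk contains the rectangle $\{|\operatorname{Re}w-t_*|<3,\ |\operatorname{Im}(w-\zeta_n)|\le\pi\}$, whose points are within $\sqrt{16+\pi^2}<7.5$ of $\zeta_n$. With $U=(t_*-3,t_*+3)\times(0,2\pi)$, periodicity of $u_n$ gives $|U\setminus A_n|\to0$. Fix $m$ and let $Q=\{L_m\le|w|\le eL_m\}$. By Lemma~\ref{lem:blow} there is $p$ with $f^p(U)\supset Q$. Since $u_n=u_{n+p}\circ f^p$ almost everywhere, $Q\setminus A_{n+p}\subset f^p(U\setminus A_n)$ up to a null set, and $(f^p)'$ is bounded on $U$. So $|Q\setminus A_{n+p}|\to0$ and $K_{n+p}(L_m)\to1$. By Proposition~\ref{prop:memory}, $\ell\ge1-C\varepsilon_m$ for every $m$, hence $\ell=1$.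

In the other two cases we find times $n'\ge n$ and numbers $T_n\to\infty$ with
\begin{equation}\label{eq:window}
\sum_{N\in\mathbb Z\cap J_{T_n}}\big(1-b_{n'}(-N)\big)=o(T_n).
\end{equation}

\emph{Case 2: $t_n\to-\infty$.} Put $T_n=|t_n|=r_n$ and $n'=n$. The square with center $\zeta_n$ and side $T_n/2$ lies in $D_n'$, and its real parts fill $[-\frac54T_n,-\frac34T_n]$. For $N\in J_{T_n}$ the interval $[-N,-N+1)$ lies in this range, and for large $n$ the square contains at least $\lfloor T_n/(4\pi)\rfloor\ge T_n/20$ disjoint vertical periods of $S_{-N}$. By periodicity and \eqref{eq:blown}, $\frac{T_n}{20}\cdot2\pi\sum_N(1-b_n(-N))=o(T_n^2)$, which is \eqref{eq:window}.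

\emph{Case 3: $t_n\to+\infty$.} Here $r_n=10$. With $j=\lfloor t_n\rfloor$, the disk $D_n'=D(\zeta_n,7.5)$ contains the full period $S_j\cap\{|\operatorname{Im}(w-\zeta_n)|\le\pi\}$, so $b_n(j)\to1$ by \eqref{eq:blown}. By \eqref{eq:exact}, $K_{n+1}(\hat\rho_n)\to1$ with $\hat\rho_n=|\lambda|e^j\to\infty$. This scale may lie in a gap between two levels, so we go one step further. Put $T_n=\hat\rho_n/2$ and $n'=n+1$. By Lemma~\ref{lem:annulus}(i), $\sum_{j'}\nu_{\hat\rho_n}(j')(1-b_{n'}(j'))\to0$. For $N\in J_{T_n}$ we have $N\le0.625\hat\rho_n$, so $\nu_{\hat\rho_n}(-N)\ge c/(2T_n)$ by Lemma~\ref{lem:annulus}(iv), and \eqref{eq:window} follows.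

\emph{Conclusion in Cases 2 and 3.} By \eqref{eq:window} and Lemma~\ref{lem:window} there are good integers $N=N(n)\in J_{T_n}$ with $b_{n'}(-N)\to1$. The level $m$ of $N$ tends to infinity with $N$. By \eqref{eq:shadowgood}, $K_{n'+k(N)+2}(\rho_N)\ge b_{n'}(-N)-C\varepsilon_{m-1}\to1$, and $\rho_N\in I_m$ by \eqref{eq:good}. Proposition~\ref{prop:memory} gives $\ell\ge1-o(1)-C\varepsilon_m$, so $\ell=1$.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}, \textup{(a)} and \textup{(a$'$)}]
Let $A=f^{-n}(A_n)$ for all $n\ge1$, put $A_0=A$ and $u_n=1_{A_n}$. Suppose that $|A|>0$ and $|\mathbb C\setminus A|>0$. Since $\mathbb C\setminus A=f^{-n}(\mathbb C\setminus A_n)$, Proposition~\ref{prop:one} applies to $(A_n)$ and to $(\mathbb C\setminus A_n)$ and gives limits $\ell=1$ and $\ell'=1$. But $K_{1-u_n}=1-K_{u_n}$ forces $\ell'=1-\ell=0$, a contradiction. This proves (a$'$), and (a) is the case $A_n=A$.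
\end{proof}

\section{Total dissipativity}\label{sec:diss}

Ergodicity now extends the behavior of the orbits in Proposition~\ref{prop:climb} to almost every orbit, and wandering sets arise as sets of last visits.

\begin{proof}[Proof of Theorem~\ref{thm:main}, \textup{(b)} and \textup{(b$'$)}]
Let $Q\subset\mathbb C\setminus P$ be compact and $V_Q=\{z:f^n(z)\in Q\text{ for infinitely many }n\}$. This is a Borel set with $f^{-1}(V_Q)=V_Q$, and it is disjoint from the set $Y$ of Proposition~\ref{prop:climb}, which has positive measure. By (a), $|V_Q|=0$.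

Write the open set $\mathbb C\setminus P$ as a countable union of compact sets $Q_l$; it has full measure because $P$ is countable. Let $A$ be measurable with $|A|>0$. Then $A'=A\cap Q_l$ has positive measure for some $l$. Put
\[
W=\{z\in A':f^n(z)\notin A'\text{ for all }n\ge1\}.
\]
Every point of $A'\setminus V_{Q_l}$ has a last visit to $A'$, so $A'\subset\bigcup_{n\ge0}f^{-n}(W)$ up to a null set. Since preimages of null sets are null, $|W|>0$. No point of $W$ returns to $A'\supset W$, so $W\cap f^{-n}(W)=\emptyset=W\cap f^n(W)$ for all $n\ge1$. In particular $f$ is dynamically non-recurrent.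

Finally let $W_l$ be the set of points of $Q_l$ that never return to $Q_l$. By the same argument $Q_l\subset\bigcup_nf^{-n}(W_l)$ up to a null set, so $\mathbb C=\bigcup_{l,n}f^{-n}(W_l)$ up to a null set. Each $X=f^{-n}(W_l)$ satisfies $X\cap f^{-p}(X)=f^{-n}\big(W_l\cap f^{-p}(W_l)\big)=\emptyset$ for $p\ge1$.
\end{proof}

All of this holds for each parameter of Lemma~\ref{lem:param}. There are uncountably many sign sequences, and different sequences give different parameters, so the proof of Theorem~\ref{thm:main} is complete.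

\begin{thebibliography}{9}

\bibitem{Baker}
Baker, 1968.

\bibitem{CHW}
Weiwei Cui, Jiaxing Huang and Jun Wang,
\emph{Dynamical (non-)recurrence of escaping exponential maps},
arXiv:2609.03610 (2026).

\bibitem{EL}
Eremenko and Lyubich, 1992.

\bibitem{GK}
Goldberg and Keen, 1986.

\end{thebibliography}
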